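\title{Square-section braid groups of rectangles: four holes suffice}

\begin{abstract}
Let $SBr_n(R_{w,h})$ be the fundamental group of the space of configurations of $n$ unlabeled axis-parallel unit squares with disjoint interiors in a $w\times h$ rectangle. For $w,h\ge3$ we determine when this group is isomorphic to the braid group $Br_n$: exactly when $n\le wh-4$, except for the $3\times3$ square, where the condition is $n\le3$. This disproves, for every rectangle other than the $3\times 3$ square, a conjecture of Pham, Wawrykow and Zweiback that places the threshold at $wh-6$. The proof replaces the configuration space by a cube complex and reads off generators and relations along a path through all cells. The positive part rests on a computation for eight squares in the $3\times4$ rectangle; the negative part uses a sign obstruction in a Clifford algebra and, for the $3\times3$ square, a count of generators and relations.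
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $w,h\ge1$ be integers and $R_{w,h}=[0,w]\times[0,h]\subset\mathbb R^2$. For $1\le n\le wh$, the \emph{square configuration space} $SC_n(R_{w,h})$ is the space of configurations of $n$ unlabeled axis-parallel closed unit squares in $R_{w,h}$ with pairwise disjoint interiors. Recording the centers, we regard it as the space of $n$-element subsets $\{z_1,\dots,z_n\}$ of $[\tfrac12,w-\tfrac12]\times[\tfrac12,h-\tfrac12]$ with $\|z_i-z_j\|_\infty\ge1$ for $i\ne j$, with the topology of a subspace of the unordered configuration space $C_n(\mathbb R^2)$ of $n$ points in the plane. It is nonempty and path-connected (Section~\ref{sec:model}), and its fundamental group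
\[
SBr_n(R_{w,h})=\pi_1\bigl(SC_n(R_{w,h})\bigr)
\]
is the \emph{square-section braid group}. The braid group is $Br_n=\pi_1(C_n(\mathbb R^2))$. It has generators $\sigma_1,\dots,\sigma_{n-1}$, the half-twists of neighboring points on a line, and the defining \emph{Artin relations}
\[
\sigma_a\sigma_{a+1}\sigma_a=\sigma_{a+1}\sigma_a\sigma_{a+1},\qquad \sigma_a\sigma_b=\sigma_b\sigma_a\quad(|a-b|\ge2).
\]
In particular its abelianization is $\mathbb Z$ for $n\ge2$.

The inclusion $SC_n(R_{w,h})\subset C_n(\mathbb R^2)$ gives a homomorphism $SBr_n(R_{w,h})\to Br_n$, and one asks how much room the squares need in order to braid like points. Room is measured by the uncovered area $e=wh-n$, which we call the number of \emph{holes}. For $n=1$ both groups are trivial. For $e=0$ the space is a point. For $e=1$ the space is homotopy equivalent to the grid graph traced by the hole, and the group is free of rank $(w-1)(h-1)$. Somewhere between these extremes the group stops being a braid group.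

A local count suggests where. Two squares can make a half-twist inside a $2\times2$ block, which costs two holes (Example~\ref{ex:Q}). To see that two half-twists commute, one would perform them at the same time in two disjoint blocks, which costs four holes. To see the braid relation, one would give three squares a window to move in. A $3\times3$ window is enough (Proposition~\ref{prop:three}), but it contains six holes; and three squares in a $3\times2$ rectangle, or, in the discrete model used below, on a $3\times3$ board with one corner removed, give a free group of rank two (Lemma~\ref{lem:small}). So one would guess that six holes are needed. The following conjecture is posed in \cite{PWZ}.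

\begin{quote}
\textbf{Conjecture.} If $w,h\ge3$ and $1\le n\le wh$, then $SBr_n(R_{w,h})\cong Br_n$ if and only if $n\le wh-6$.
\end{quote}

The conjecture is false: $SBr_8(R_{3,4})\cong Br_8$, although $8>3\cdot4-6$. The full answer is as follows.

\begin{theorem}\label{thm:main}
Let $w,h\ge3$ and $1\le n\le wh$.
\begin{enumerate}
\item If $(w,h)\ne(3,3)$, then $SBr_n(R_{w,h})\cong Br_n$ if and only if $n\le wh-4$.
\item If $(w,h)=(3,3)$, then $SBr_n(R_{3,3})\cong Br_n$ if and only if $n\le3=wh-6$.
\end{enumerate}
Whenever the groups are isomorphic, the inclusion $SC_n(R_{w,h})\subset C_n(\mathbb R^2)$ induces an isomorphism.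
\end{theorem}

Thus the conjectured statement holds for the $3\times3$ square and fails, at $n=wh-5$ and $n=wh-4$, for every other rectangle with $w,h\ge3$. The local count is right about the commutation relations and wrong about the braid relations: a braid relation need not be visible in one window, since it can be transported by conjugation from another part of the board.

The theorem is assembled from the following parts. Proposition~\ref{prop:model} replaces $SC_n(R_{w,h})$ by a cube complex, and Section~\ref{sec:snake} extracts generators and relations from it. Section~\ref{sec:counter} treats eight squares in $R_{3,4}$; Sections~\ref{sec:model}--\ref{sec:counter} alone disprove the conjecture. Sections~\ref{sec:two} and~\ref{sec:row} show that one may remove a square and add a full row, and Proposition~\ref{prop:positive} concludes that the inclusion induces an isomorphism in all cases in which the theorem asserts one. Proposition~\ref{prop:fewholes} excludes an abstract isomorphism for $e\le3$, and Proposition~\ref{prop:33} excludes the two remaining cases $n=4,5$ for $R_{3,3}$.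 Since these exclusions leave only the cases of Proposition~\ref{prop:positive}, the last sentence of the theorem follows too.

\medskip\noindent\textbf{Conventions.} For paths, $\gamma\gamma'$ means first $\gamma$, then $\gamma'$. We write $[x,y]=1$ if $x$ and $y$ commute, and we say that $x$ and $y$ \emph{braid} if $xyx=yxy$. The free group of rank $k$ is $F_k$; the two-argument symbol $F_r(a\to b)$ denotes a group element defined in Section~\ref{sec:snake}.

\section{A cube complex of tokens}\label{sec:model}

A \emph{cell} is a square $[x,x+1]\times[y,y+1]$ with $x,y\in\mathbb Z$, and a \emph{board} $B$ is a finite set of cells. Cells are \emph{adjacent} if they share a side, and $B$ is \emph{connected} if its adjacency graph is. We regard $R_{w,h}$ as a board with $wh$ cells. A \emph{block} is a rectangle of cells of shape $1\times1$, $1\times2$, $2\times1$ or $2\times2$; the blocks with two cells are \emph{dominoes}. For a block $\beta$ let $|\beta|$ be the convex hull of the centers of its cells: a point, a unit segment or a unit square. A unit square, from now on called a \emph{token},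 moves freely within $\beta$ when its center moves in $|\beta|$.

For pairwise disjoint blocks $\beta_1,\dots,\beta_n\subset B$, the configurations $\{z_1,\dots,z_n\}$ with $z_i\in|\beta_i|$ form an embedded cube $\prod_i|\beta_i|$ in $C_n(\mathbb R^2)$; its faces arise by passing to smaller blocks. Let $X_n(B)\subset C_n(\mathbb R^2)$ be the union of these cubes, and let $X_0(B)$ be a point. A configuration determines the smallest block around each of its points, so the open cubes are disjoint and $X_n(B)$ is a finite CW complex. Its vertices are the $n$-element subsets of $B$. An edge is a \emph{move}: one token moves over a domino and the others are static. There are two kinds of $2$-cells: \emph{product cells}, in which two tokens move in disjoint dominoes, and \emph{block cells}, in which one token moves in an otherwise empty $2\times2$ block.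

\begin{lemma}\label{lem:connected}
If $B$ is connected and $0\le n\le|B|$, then $X_n(B)$ is nonempty and connected.
\end{lemma}

\begin{proof}
We use induction on $|B|$; the cases $n=0$ and $|B|=1$ are trivial. Let $v$ be a leaf of a spanning tree of the adjacency graph, so that $B\setminus v$ is connected. Given a vertex of $X_n(B)$, take a token nearest to $v$ in the tree. The tree path from it to $v$ is empty, and sliding along it leads to a vertex with a token on $v$. Such vertices are connected to each other through $X_{n-1}(B\setminus v)$.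
\end{proof}

For connected $B$ put $G_n(B)=\pi_1(X_n(B))$, and let $\varphi=\varphi_n\colon G_n(B)\to Br_n$ be induced by the inclusion. We call $(B,n)$ \emph{good} if $\varphi$ is an isomorphism. An isometry of the plane that preserves the grid carries $X_n(B)$ to the complex of the image board, so goodness is invariant under translations, rotations and reflections of the board.

\begin{example}\label{ex:Q}
Let $Q$ be the $2\times2$ board. The complex $X_1(Q)$ is a square, $X_3(Q)$ is the $4$-cycle traced by the hole, and $X_4(Q)$ is a point. The complex $X_2(Q)$ has two product cells, one for the two horizontal and one for the two vertical dominoes. They contain all six vertices and all eight edges, and they meet exactly in the two diagonal configurations. So $G_1(Q),\dots,G_4(Q)$ are $1,\mathbb Z,\mathbb Z,1$. A generator of $G_2(Q)$ crosses each product cell once: both tokens of a diagonal configuration move one step counterclockwise around the block, and then once more. The line through the tokens turns by the angle $\pi$, so this is a half-twist and $(Q,2)$ is good.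
\end{example}

The complex $X_n(R_{w,h})$ is a proper subspace of $SC_n(R_{w,h})$ in general: two tokens that touch in a row can slide together in $SC_n$, but not in $X_n$. To compare the two spaces we cover the labeled configuration space by convex polytopes, one for each way of deciding how each pair of tokens is separated, and show that the cubes inside each such polytope form a contractible complex. In each coordinate direction the polytope has the form treated in the next lemma. An \emph{integer cube} in $\mathbb R^n$ is a set $a+[0,1]^I$ with $a\in\mathbb Z^n$ and $I\subset\{1,\dots,n\}$, where $[0,1]^I$ has coordinates $0$ outside $I$; we call $a$ its minimal vertex.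

\begin{lemma}\label{lem:order}
Let $m\ge0$ be an integer, $E$ a set of pairs $(i,j)$ of indices in $\{1,\dots,n\}$, and
\[
D=\{\xi\in[0,m]^n:\ \xi_j-\xi_i\ge1\ \text{ for all }(i,j)\in E\}.
\]
If $D\neq\emptyset$, then the union $Y(D)$ of all integer cubes contained in $D$ is contractible.
\end{lemma}

For example, if $n=m=2$ and $E=\{(1,2)\}$, then $D$ is the triangle with vertices $(0,1),(0,2),(1,2)$, and $Y(D)$ consists of its two legs.

\begin{proof}
Let $L=D\cap\mathbb Z^n$. It is nonempty, because $\xi_j\ge\xi_i+1$ implies $\lfloor\xi_j\rfloor\ge\lfloor\xi_i\rfloor+1$. It is closed under coordinatewise maxima, so it has a largest element $\hat a$. For $a\in L$ let $M(a)$ be the set of $i$ such that $a+\mathbf 1_i\in D$, where $\mathbf 1_i$ is the $i$th unit vector.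

\emph{The cube $a+[0,1]^I$ lies in $D$ if and only if $I\subset M(a)$.} If the cube lies in $D$, so do its vertices $a+\mathbf 1_i$, $i\in I$. Conversely let $I\subset M(a)$; then $a_i+1\le m$ for $i\in I$. Let $(i,j)\in E$ and let $\xi$ lie in the cube. If $i\in I$, then $\xi_j-\xi_i\ge a_j-(a_i+1)\ge1$ because $a+\mathbf 1_i\in D$. If $i\notin I$, then $\xi_j-\xi_i\ge a_j-a_i\ge1$.

\emph{If $a\ne\hat a$, then $M(a)\ne\emptyset$.} Among the indices $i$ with $a_i<\hat a_i$ choose one with $a_i$ maximal. Then $a_i+1\le m$, and raising $a_i$ preserves the inequalities for pairs $(j,i)$. Let $(i,j)\in E$. Since $a_j>a_i$, the choice of $i$ forces $a_j=\hat a_j$, and so $a_j\ge\hat a_i+1\ge a_i+2$. Hence $i\in M(a)$.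

Now delete the points of $L$ one at a time, in order of increasing coordinate sum, keeping at each stage the cubes whose minimal vertex has not been deleted. When the turn of $a$ comes, a remaining cube that contains $a$ has minimal vertex $a$, since any other minimal vertex has smaller sum. So these cubes are the faces containing $a$ of the single cube $a+[0,1]^{M(a)}$. For $a\ne\hat a$ this cube has positive dimension, and it deformation retracts onto the union of its faces not containing $a$; these faces remain after the deletion. Each deletion is therefore a deformation retraction, and the process ends at the point $\hat a$.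
\end{proof}

\begin{corollary}\label{cor:path}
Let $c_1,\dots,c_N$ be distinct cells of a board $B$ with $c_i$ adjacent to $c_{i+1}$, and let $0\le n\le N$. The subcomplex of $X_n(B)$ formed by the cubes whose blocks are cells $c_i$ or dominoes $\{c_i,c_{i+1}\}$ is contractible. In particular, $X_n(B)$ is contractible for $0\le n\le|B|$ if the adjacency graph of $B$ is a path.
\end{corollary}

\begin{proof}
Parametrize the polygonal arc through the centers by $[0,N-1]$ and list the tokens in their order along the arc. The subcomplex becomes $Y(D)$ for $m=N-1$ and $E=\{(j,j+1)\}$: a cube $a+[0,1]^I$ lies in $D$ exactly when the cell ahead of each token $i\in I$ exists and is empty.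
\end{proof}

\begin{proposition}\label{prop:model}
The inclusion $X_n(R_{w,h})\subset SC_n(R_{w,h})$ is a weak homotopy equivalence. In particular $SC_n(R_{w,h})$ is path-connected, $SBr_n(R_{w,h})=G_n(R_{w,h})$, and the map $SBr_n(R_{w,h})\to Br_n$ induced by inclusion is $\varphi$.
\end{proposition}

\begin{proof}
Let $C$ be the space of labeled configurations, in coordinates $(x_i,y_i)=z_i-(\tfrac12,\tfrac12)\in[0,w-1]\times[0,h-1]$, and let $\tilde X\subset C$ be the union of the integer cubes of $\mathbb R^{2n}$ contained in $C$. An integer cube in the box $([0,w-1]\times[0,h-1])^n$ assigns a block to each token. If two blocks share a cell, some vertex of the cube has $z_i=z_j$ and the cube is not in $C$. If the blocks of $i$ and $j$ are disjoint, their column ranges or their row ranges are disjoint, so one of the four inequalities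
\begin{equation}\label{eq:four}
x_j-x_i\ge1,\qquad x_i-x_j\ge1,\qquad y_j-y_i\ge1,\qquad y_i-y_j\ge1
\end{equation}
holds on the whole cube. Hence a cube lies in $C$ if and only if its blocks are pairwise disjoint, and $\tilde X/S_n=X_n(R_{w,h})$.

For each function $T$ that chooses one of the inequalities \eqref{eq:four} for every pair $\{i,j\}$, let $P_T$ be the polytope cut out of the box by the chosen inequalities, and let $X_T$ be the union of the integer cubes in $P_T$. Then $C=\bigcup_TP_T$, and $\tilde X=\bigcup_TX_T$ because every cube in $C$ lies in some $P_T$. Consider a nonempty family of functions $T$. A point of $\bigcap X_T$ lies in a cube contained in $P_T$ for each $T$, and the smallest integer cube containing the point is a face of all of these; so $\bigcap X_T$ is the union of the cubes in $\bigcap P_T$. If $\bigcap P_T$ is nonempty, it is convex and has the form $D^x\times D^y$ with $D^x,D^y$ as in Lemma~\ref{lem:order}, and $\bigcap X_T=Y(D^x)\times Y(D^y)$ is contractible. Thus $\bigcap X_T\subset\bigcap P_T$ is always a homotopy equivalence.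

The hyperplanes on which a coordinate is an integer or an inequality \eqref{eq:four} is an equality cut the box into a polyhedral complex in which all $P_T$ and $X_T$ are subcomplexes. The gluing lemma says: if $A_k\subset A_k'$ ($k=1,2$) are subcomplexes of a CW complex and the inclusions $A_1\subset A_1'$, $A_2\subset A_2'$, $A_1\cap A_2\subset A_1'\cap A_2'$ are homotopy equivalences, then so is $A_1\cup A_2\subset A'_1\cup A'_2$. By induction on $k$ it follows that for subcomplexes $A_i\subset A_i'$ ($1\le i\le k$) with equivalences on all intersections, $\bigcup A_i\subset\bigcup A'_i$ is an equivalence: split off $A_k$ and apply the inductive hypothesis to the families $(A_i)_{i<k}$ and $(A_i\cap A_k)_{i<k}$. So $\tilde X\subset C$ is a homotopy equivalence. The maps $\tilde X\to X_n(R_{w,h})$ and $C\to SC_n(R_{w,h})$ are coverings with group $S_n$, compatible with the inclusions, so the map of quotients is a bijection on $\pi_0$ and an isomorphism on all homotopy groups.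
\end{proof}

\section{Generators and relations along the snake}\label{sec:snake}

The complex $X_n(B)$ has many vertices, and a presentation from a spanning tree would be unwieldy. For a rectangle there is something better than a tree: a contractible subcomplex that contains all vertices and linearly orders the tokens, as in the standard picture of the braid group.

Let $B=R_{w,h}$ with $w,h\ge2$, $N=wh$, $e=N-n$, and number the rows $1,\dots,h$ from below. The \emph{snake} runs through row $1$ to the right, row $2$ to the left, row $3$ to the right, and so on. We number the cells $1,\dots,N$ along it and let $\Lambda$ be the oriented polygonal arc through their centers (Figure~\ref{fig:snake}). The dominoes $\{i,i+1\}$ are \emph{path dominoes}. Let $\Sigma_n\subset X_n(B)$ be the subcomplex whose blocks are cells and path dominoes. It contains all vertices and is contractible by Corollary~\ref{cor:path}. We use $\Sigma_n$ as a base point: an edge path in $X_n(B)$ defines an element of $G_n(B)$ by joining its ends within $\Sigma_n$ to a fixed point of $\Sigma_n$. The element of a path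 is the product of the elements of its edges; edges in $\Sigma_n$ give $1$; the elements of edges generate $G_n(B)$; and the boundary of each $2$-cell gives a relation.

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=1.05]
\draw[gray] (0,0) grid (3,4);
\draw[very thick] (.5,.5)--(2.5,.5)--(2.5,1.5)--(.5,1.5)--(.5,2.5)--(2.5,2.5)--(2.5,3.5)--(.5,3.5);
\foreach \x/\y in {.5/.5,1.5/.5,2.5/1.5,1.5/1.5,.5/2.5,1.5/2.5} \draw[thick,dashed] (\x,\y)--++(0,1);
\foreach \x/\y/\n in {.5/.5/1,1.5/.5/2,2.5/.5/3,2.5/1.5/4,1.5/1.5/5,.5/1.5/6,.5/2.5/7,1.5/2.5/8,2.5/2.5/9,2.5/3.5/10,1.5/3.5/11,.5/3.5/12}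
\node[circle,draw,fill=white,inner sep=0pt,minimum size=15pt] at (\x,\y) {\small\n};
\end{tikzpicture}
\caption{The board $R_{3,4}$ with its cells numbered along the snake (solid). The dashed segments are the chords, the pairs of adjacent cells that are not consecutive on the snake: $f_{1,1}=\{1,6\}$, $f_{1,2}=\{2,5\}$, $f_{2,1}=\{4,9\}$, $f_{2,2}=\{5,8\}$, $f_{3,1}=\{7,12\}$, $f_{3,2}=\{8,11\}$.}
\label{fig:snake}
\end{figure}

\subsection*{Generators}
Fix $1\le r\le h-1$ and number the columns by $u\in\{1,\dots,w\}$ in the direction of row $r$, so that the snake turns from row $r$ to row $r+1$ at $u=w$. In column $u$, the cell of row $r$ is $i=(r-1)w+u$ and the cell of row $r+1$ is $j=(r+1)w+1-u$. For $u\le w-1$ the domino $\{i,j\}$ is the \emph{chord} $f_{r,u}$; every domino is a path domino or a chord. The ends of $f_{r,u}$ cut the rest of the snake into three segments, of lengths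
\begin{equation}\label{eq:three}
i-1=(r-1)w+u-1,\qquad j-i-1=2(w-u),\qquad N-j=(h-r-1)w+u-1 .
\end{equation}
Let a token move from $i$ to $j$ while $k_1,k_2,k_3$ static tokens lie in these segments. In the order of the tokens along the snake it jumps from position $a=k_1+1$ to position $b=a+k_2$, and $k_3=n-b$. Comparing $k_1,k_2,k_3$ with \eqref{eq:three}, such a move exists for given $1\le a\le b\le n$ exactly when
\begin{equation}\label{eq:F}
a\le(r-1)w+u,\qquad b-a\le2(w-u),\qquad b\ge(r+1)w+1-e-u .
\end{equation}
We call $(r,a,b)$ \emph{feasible} if \eqref{eq:F} holds for some $u\in\{1,\dots,w-1\}$; such a $u$ is \emph{admissible}.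

\begin{lemma}\label{lem:F}
The element of $G_n(B)$ defined by a move along a chord from row $r$ to row $r+1$ depends only on $(r,a,b)$. Denote it by $F_r(a\to b)$. Then $F_r(a\to a)=1$, and the elements $F_r(a\to b)$ with $a<b$ and $(r,a,b)$ feasible generate $G_n(B)$.
\end{lemma}

\begin{proof}
Fix the chord. Two placements of the static tokens with the same $k_1,k_2,k_3$ are connected by moves over path dominoes inside the three segments. Each such move spans a product cell with the chord move, and the boundary of the cell says that the two chord moves on its opposite sides define the same element. So the element depends only on $(r,a,b)$ and $u$.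

The admissible $u$ form an interval. Let $u$ and $u+1$ be admissible, and let $f_{r,u}=\{i,j\}$, so that $f_{r,u+1}=\{i+1,j-1\}$. Place $k_1$ static tokens before $i$, $k_3$ after $j$ (possible as $u$ is admissible), and $k_2$ between $i+1$ and $j-1$ (possible as $u+1$ is admissible). The $2\times2$ block $\{i,i+1,j-1,j\}$ then contains only the moving token. Its block cell identifies the move $i\to j$ with $i\to i+1\to j-1\to j$, whose first and last steps lie in $\Sigma_n$. So $u$ and $u+1$ give the same element.

If $a=b$ and $u$ satisfies \eqref{eq:F}, then so do $u+1,\dots,w$, and the same argument runs up to $u=w$, where the vertical domino is a path domino. So $F_r(a\to a)=1$. The last claim holds because the edges outside $\Sigma_n$ are the chord moves.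
\end{proof}

\subsection*{The image in the braid group}
The configurations of $n$ points on $\Lambda$ form a contractible subset of $C_n(\mathbb R^2)$ containing $\Sigma_n$, and we use it as base point for $Br_n$. Let $\sigma_a$ be the half-twist in which the $a$th point moves forward to position $a+1$, passing on the left of $\Lambda$, while the $(a+1)$st point moves back on the right. An orientation-preserving homeomorphism of the plane that straightens $\Lambda$ turns $\sigma_1,\dots,\sigma_{n-1}$ into standard generators. In $\sigma_a^{-1}$ the $a$th point moves forward on the right.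

\begin{lemma}\label{lem:image}
With $\epsilon_r=(-1)^{r+1}$ we have $\varphi(F_r(a\to b))=\sigma_a^{\epsilon_r}\sigma_{a+1}^{\epsilon_r}\cdots\sigma_{b-1}^{\epsilon_r}$.
\end{lemma}

\begin{proof}
The chord $f_{r,u}$ and the part of $\Lambda$ between its ends bound a rectangle whose interior does not meet $\Lambda$ and so contains no static token. Row $r+1$ lies above row $r$, which points to the right for odd $r$ and to the left for even $r$; so the rectangle lies on the left of $\Lambda$ for odd $r$ and on the right for even $r$. Push the path of the moving token across the rectangle. It then runs close to $\Lambda$, on that side, past the tokens $a+1,\dots,b$ in turn.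
\end{proof}

\subsection*{Relations}
We use product cells in which two tokens move along two disjoint chords, both starting at the lower end of their chord. The four chord ends cut the rest of the snake into five segments of lengths $\ell=(\ell_1,\dots,\ell_5)$, and the static tokens are distributed as $p=(p_1,\dots,p_5)$ with $0\le p_i\le\ell_i$ and $\sum p_i=n-2$. The relation equates the two orders in which the moves can be made.

\begin{lemma}\label{lem:rel}
The following relations hold in $G_n(B)$ for every such $p$.
\begin{description}
\item[Crossing chords.] Let $r\le h-2$ and $1\le u<v\le w$, both columns numbered in the direction of row $r$. Take $f_{r,u}$ and the chord between rows $r+1,r+2$ in column $v$. Then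
\[
\ell=\bigl((r-1)w+u-1,\ 2w-u-v,\ v-u-1,\ u+v-2,\ (h-r-1)w-v\bigr),
\]
and with $a=p_1+1$, $m=a+p_2$, $b=m+p_3+1$, $d=b+p_4$,
\begin{equation}\tag{C}\label{eq:C}
F_r(a\to b)\,F_{r+1}(m\to d)=F_{r+1}(m+1\to d)\,F_r(a\to b-1).
\end{equation}
\item[Nested chords.] Take $f_{r,u}$ and $f_{r,u'}$ with $u<u'$. Then
\[
\ell=\bigl((r-1)w+u-1,\ u'-u-1,\ 2(w-u'),\ u'-u-1,\ (h-r-1)w+u-1\bigr),
\]
and with $a=p_1+1$, $a'=a+p_2+1$, $b'=a'+p_3$, $b=b'+p_4$,
\begin{equation}\tag{N}\label{eq:N}
F_r(a\to b)\,F_r(a'-1\to b'-1)=F_r(a'\to b')\,F_r(a\to b).
\end{equation}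
\item[Separated chords.] Take $f_{r,u}=\{i,j\}$ and $f_{r',u'}=\{i',j'\}$ with $r'\ge r+2$. Then $\ell=(i-1,\ j-i-1,\ i'-j-1,\ j'-i'-1,\ N-j')$, and with $a=p_1+1$, $a'=p_1+p_2+p_3+2$,
\begin{equation}\tag{S}\label{eq:S}
\bigl[F_r(a\to a+p_2),\,F_{r'}(a'\to a'+p_4)\bigr]=1 .
\end{equation}
\end{description}
\end{lemma}

\begin{proof}
Call the tokens $A$ (on the first chord) and $A'$. In the crossing case the second chord joins the cells $(r+1)w+1-v$ and $(r+1)w+v$, and the four ends are ordered as
\[
(r-1)w+u<(r+1)w+1-v<(r+1)w+1-u<(r+1)w+v ,
\]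
that is: start of $A$, start of $A'$, end of $A$, end of $A'$; the differences give $\ell$. Initially $A$ has position $a$ and $A'$ has position $m+1$. If $A$ moves first, it passes $p_2+1+p_3$ tokens and reaches position $b$; then $A'$ has position $m$, passes $p_3+1+p_4$ tokens and reaches $d$. If $A'$ moves first, it passes $p_3+p_4$ tokens and reaches $d$; then $A$ passes $p_2+p_3$ tokens and reaches $b-1$. In the nested case $A$ passes $A'$ in either order and jumps from $a$ to $b$, while $A'$ passes $p_3$ tokens, starting from position $a'$ if it moves first and from $a'-1$ if $A$ has already passed it. In the separated case neither token passes the other.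
\end{proof}

To prove goodness one does not need all relations of $G_n(B)$, only enough of them.

\begin{lemma}\label{lem:criterion}
If $x_1,\dots,x_{n-1}\in G_n(B)$ generate $G_n(B)$, satisfy the Artin relations and $\varphi(x_a)=\sigma_a$ for all $a$, then $(B,n)$ is good.
\end{lemma}

\begin{proof}
The assignment $\sigma_a\mapsto x_a$ defines a surjective homomorphism $\psi\colon Br_n\to G_n(B)$ with $\varphi\psi=\mathrm{id}$. So $\psi$ is bijective and $\varphi=\psi^{-1}$.
\end{proof}

The smallest case with a braid relation shows how the relations interact. Crossing relations express long jumps, and jumps in the next pair of rows, through the $x_a$; a nested relation says that a long jump conjugates $x_a$ to $x_{a+1}$; the two together give the braid relation.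

\begin{proposition}\label{prop:three}
The pair $(R_{3,3},3)$ is good.
\end{proposition}

\begin{proof}
Here $e=6$ and $\sum p_i=1$. Put $x_1=F_1(1\to2)$ and $x_2=F_1(2\to3)$, both feasible with $u=2$; then $\varphi(x_a)=\sigma_a$. The generators of Lemma~\ref{lem:F} are among $F_r(1\to2)$, $F_r(2\to3)$, $F_r(1\to3)$ with $r=1,2$. In \eqref{eq:C} with $r=1$ we have $\ell=(0,3,0,1,1)$ for $(u,v)=(1,2)$ and $\ell=(1,1,0,3,0)$ for $(u,v)=(2,3)$. Omitting the factors $F_r(a\to a)=1$, we obtain
\[
\begin{array}{lll}
(u,v)=(1,2),& p=(0,0,0,0,1):& x_1\,F_2(1\to2)=1,\\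
(u,v)=(2,3),& p=(1,0,0,0,0):& x_2\,F_2(2\to3)=1,\\
(u,v)=(1,2),& p=(0,1,0,0,0):& F_1(1\to3)\,F_2(2\to3)=x_1,\\
(u,v)=(2,3),& p=(0,0,0,1,0):& x_1\,F_2(1\to3)=F_2(2\to3).
\end{array}
\]
So $x_1,x_2$ generate, and $F_1(1\to3)=x_1x_2$. Relation \eqref{eq:N} with $r=1$, $(u,u')=(1,2)$, $\ell=(0,0,2,0,3)$, $p=(0,0,1,0,0)$ reads $F_1(1\to3)\,x_1=x_2\,F_1(1\to3)$, that is, $x_1x_2x_1=x_2x_1x_2$. Lemma~\ref{lem:criterion} applies.
\end{proof}

\section{Eight squares in the $3\times4$ rectangle}\label{sec:counter}

\begin{theorem}\label{thm:34}
The pair $(R_{3,4},8)$ is good. In particular $SBr_8(R_{3,4})\cong Br_8$, although $8>3\cdot4-6$, and the conjecture is false.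
\end{theorem}

With four holes the constraint $p_i\le\ell_i$ is tight: $\sum\ell_i=8$ and $\sum p_i=6$. The identity $F_1(1\to3)=x_1x_2$, which took one line in Proposition~\ref{prop:three}, is now the last thing to be proved. The computation starts in the middle of the board, where the braid relations can be reached, and moves outwards by conjugation.

\begin{proof}
Here $w=3$, $h=4$, $e=4$, $n=8$, $u\in\{1,2\}$, and \eqref{eq:F} reads $a\le3(r-1)+u$, $b-a\le6-2u$, $b\ge3r-u$. The feasible jumps $a\to b$ with $a<b$ are:
\begin{itemize}
\item $r=1$: $1\to2,3,4,5$; \ $2\to3,4$;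
\item $r=2$: $1\to5$; \ $2\to4,5,6$; \ $3\to4,5,6,7$; \ $4\to5,6,7,8$; \ $5\to6,7$;
\item $r=3$: $4\to8$; \ $5\to7,8$; \ $6\to7,8$; \ $7\to8$.
\end{itemize}
Put
\begin{gather*}
x_1=F_1(1\to2),\quad x_2=F_1(2\to3),\quad x_6=F_3(6\to7),\quad x_7=F_3(7\to8),\\
x_3=F_2(3\to4)^{-1},\quad x_4=F_2(4\to5)^{-1},\quad x_5=F_2(5\to6)^{-1},
\end{gather*}
so that $\varphi(x_a)=\sigma_a$ by Lemma~\ref{lem:image}, and name five longer jumps:
\[
E=F_1(1\to3),\quad E'=F_3(6\to8),\quad D=F_2(3\to5),\quad D'=F_2(4\to6),\quad J=F_2(3\to6).
\]

\emph{Symmetry.} The reflection that exchanges rows $r$ and $5-r$ sends cell $i$ to cell $13-i$ (Figure~\ref{fig:snake}). It preserves $\Sigma_8$ and so induces an automorphism $\mu$ of $G_8(R_{3,4})$. It reverses the order of the tokens and turns upward moves into downward moves, so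
\[
\mu(F_r(a\to b))=F_{4-r}(9-b\to9-a)^{-1}.
\]
Hence $\mu(x_a)=x_{8-a}^{-1}$, $\mu(E)=E'^{-1}$ and $\mu(D')=D^{-1}$. Applying $\mu$ to a commutation or braid relation between $x_a,x_b$ gives the same relation between $x_{8-a},x_{8-b}$.

\emph{Crossing relations.} For $r=1$ we have $\ell=(0,3,0,1,4)$, $(0,2,1,2,3)$, $(1,1,0,3,3)$ for $(u,v)=(1,2)$, $(1,3)$, $(2,3)$. Table~\ref{tab:C} lists the instances of \eqref{eq:C} that we use. Relations C1--C7 eliminate generators, and they are substituted in the later rows.

\begin{table}[ht]
\centering
\begin{tabular}{lcccl}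
\hline
 & $(u,v)$ & $p$ & $(a,b;m,d)$ & relation\\
\hline
C1 & $(1,2)$ & $(0,2,0,0,4)$ & $(1,4;3,4)$ & $F_1(1\to4)=Ex_3$\\
C2 & $(1,2)$ & $(0,3,0,0,3)$ & $(1,5;4,5)$ & $F_1(1\to5)=Ex_3x_4$\\
C3 & $(1,2)$ & $(0,1,0,1,4)$ & $(1,3;2,4)$ & $F_2(2\to4)=E^{-1}x_3^{-1}x_1$\\
C4 & $(2,3)$ & $(1,0,0,2,3)$ & $(2,3;2,5)$ & $F_2(2\to5)=x_2^{-1}D$\\
C5 & $(2,3)$ & $(1,0,0,3,2)$ & $(2,3;2,6)$ & $F_2(2\to6)=x_2^{-1}J$\\
C6 & $(2,3)$ & $(0,0,0,3,3)$ & $(1,2;1,5)$ & $F_2(1\to5)=x_1^{-1}x_2^{-1}D$\\
C7 & $(2,3)$ & $(1,1,0,1,3)$ & $(2,4;3,5)$ & $F_1(2\to4)=x_4^{-1}x_2D^{-1}$\\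
C8 & $(1,3)$ & $(0,2,0,1,3)$ & $(1,4;3,5)$ & $Ex_3D=x_4^{-1}E$\\
C9 & $(1,3)$ & $(0,1,0,2,3)$ & $(1,3;2,5)$ & $Ex_2^{-1}D=Dx_1$\\
C10 & $(1,3)$ & $(0,1,1,1,3)$ & $(1,4;2,5)$ & $Ex_3x_2^{-1}D=DE$\\
C11 & $(2,3)$ & $(0,1,0,3,2)$ & $(1,3;2,6)$ & $Ex_2^{-1}J=Jx_1$\\
C12 & $(1,3)$ & $(0,1,1,2,2)$ & $(1,4;2,6)$ & $Ex_3x_2^{-1}J=JE$\\
C13 & $(2,3)$ & $(1,1,0,2,2)$ & $(2,4;3,6)$ & $x_4^{-1}x_2D^{-1}J=D'x_2$\\
C14 & $(1,3)$ & $(0,2,0,2,2)$ & $(1,4;3,6)$ & $Ex_3J=D'E$\\
C15 & $(1,3)$ & $(0,2,1,1,2)$ & $(1,5;3,6)$ & $Ex_3x_4J=D'Ex_3$\\
C16 & $(1,2)$ & $(0,3,0,1,2)$ & $(1,5;4,6)$ & $Ex_3x_4D'=x_5^{-1}Ex_3$\\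
\hline
\end{tabular}
\caption{Instances of $F_1(a\to b)F_2(m\to d)=F_2(m+1\to d)F_1(a\to b-1)$ in $G_8(R_{3,4})$.}
\label{tab:C}
\end{table}

\emph{Nested relations.} Take $(u,u')=(1,2)$; then $\ell=(0,0,2,0,6)$ for $r=1$ and $\ell=(3,0,2,0,3)$ for $r=2$. The choices $p=(0,0,1,0,5)$ for $r=1$ and $p=(2,0,1,0,3)$, $(3,0,1,0,2)$ for $r=2$ give N1, N2, N3 below (N2 comes in the form $Dx_3^{-1}=x_4^{-1}D$), and N4 is the image of N1 under $\mu$:
\[
\text{N1: }Ex_1=x_2E,\quad\text{N2: }x_4D=Dx_3,\quad\text{N3: }D'x_4^{-1}=x_5^{-1}D',\quad\text{N4: }E'x_6=x_7E'.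
\]

\emph{Separated relations.} For $f_{1,2}=\{2,5\}$ and $f_{3,2}=\{8,11\}$ we have $\ell=(1,2,2,2,1)$, and $p=(1,1,2,1,1)$, $(1,1,2,2,0)$, $(0,2,2,1,1)$, $(0,2,2,2,0)$ give
\[
\text{S1: each of } x_2,\,E \text{ commutes with each of } x_6,\,E'.
\]
For $f_{1,1}=\{1,6\}$ and $f_{3,2}$ we have $\ell=(0,4,1,2,1)$, and $p=(0,4,0,1,1)$, $(0,4,1,1,0)$ give, with C2,
\[
\text{S2: } Ex_3x_4 \text{ commutes with } x_6 \text{ and } x_7.
\]

\emph{Step 1: the middle rows.} No separated relation involves $x_5$, yet $x_5$ has to commute with $x_1,x_2,x_3$. We therefore study $\kappa=D^{-1}J$, which has the same braid $\sigma_5^{-1}$ as $x_5^{-1}$: the relations come in pairs with $D$ replaced by $J$, which makes $\kappa$ commute with many elements, and only afterwards do we identify $\kappa$ with $x_5^{-1}$.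

By C9 and C11, $Dx_1D^{-1}=Ex_2^{-1}=Jx_1J^{-1}$, so $[\kappa,x_1]=1$. By C10 and C12, $DED^{-1}=Ex_3x_2^{-1}=JEJ^{-1}$, so $[\kappa,E]=1$. By N1, $x_2=Ex_1E^{-1}$, so $[\kappa,x_2]=1$. Relation C13 says $\kappa=x_2^{-1}(x_4D')x_2$, and therefore $\kappa=x_4D'$. By C14, $D'E=Ex_3J$; inserting this in C15 gives $Ex_3x_4J=Ex_3Jx_3$, that is, $x_4J=Jx_3$. With N2,
\[
Dx_3\kappa=x_4D\kappa=x_4J=Jx_3=D\kappa x_3,
\]
so $[\kappa,x_3]=1$. Now C16 reads $Ex_3\kappa=x_5^{-1}Ex_3$, and $\kappa$ commutes with $Ex_3$; hence $\kappa=x_5^{-1}$. We have shown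
\[
D'=x_4^{-1}x_5^{-1},\qquad J=Dx_5^{-1},\qquad x_5\text{ commutes with }x_1,x_2,x_3 .
\]
Relation N3 becomes $x_4^{-1}x_5^{-1}x_4^{-1}=x_5^{-1}x_4^{-1}x_5^{-1}$, so $x_4$ and $x_5$ braid. Applying $\mu$ we get $D^{-1}=\mu(D')=x_4x_3$, so
\[
D=x_3^{-1}x_4^{-1},\qquad x_3\text{ commutes with }x_5,x_6,x_7,\qquad x_3\text{ and }x_4\text{ braid}.
\]

\emph{Step 2: distant commutations.} With $D=x_3^{-1}x_4^{-1}$, C8 reads $Ex_4^{-1}=x_4^{-1}E$, so $[E,x_4]=1$. Since $x_1=E^{-1}x_2E$ and $x_7=E'x_6E'^{-1}$ by N1 and N4, S1 shows that $x_1,x_2,E$ commute with $x_6,x_7$. The elements $Ex_3x_4$, $E$ and $x_3$ commute with $x_6,x_7$, hence so does $x_4$. Applying $\mu$, $x_4$ commutes with $x_1$ and $x_2$.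

\emph{Step 3: the outer rows.} Relation C10 reads $Ex_3x_2^{-1}x_3^{-1}x_4^{-1}=x_3^{-1}x_4^{-1}E=x_3^{-1}Ex_4^{-1}$. Canceling $x_4^{-1}$ and inverting,
\begin{equation}\label{eq:star}
E^{-1}x_3E=x_3x_2x_3^{-1}.
\end{equation}
This transports the braid relation between $x_3$ and $x_4$. Conjugating it by $E$, which fixes $x_4$, shows that $x_3x_2x_3^{-1}$ and $x_4$ braid. Hence $x_2$ and $x_3^{-1}x_4x_3$ braid, and $x_3^{-1}x_4x_3=x_4x_3x_4^{-1}$ by the braid relation for $x_3,x_4$. Conjugating by $x_4$, which fixes $x_2$, shows that $x_2$ and $x_3$ braid.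

By C9 and $[x_1,x_4]=1$,
\[
E=Dx_1D^{-1}x_2=x_3^{-1}x_4^{-1}x_1x_4x_3x_2=x_3^{-1}x_1x_3x_2 .
\]
Insert this in $x_3E=E\,x_3x_2x_3^{-1}$, which is \eqref{eq:star}. The left side is $x_1x_3x_2$. The right side is
\[
x_3^{-1}x_1x_3\,(x_2x_3x_2)\,x_3^{-1}=x_3^{-1}x_1x_3\,(x_3x_2x_3)\,x_3^{-1}=x_3^{-1}x_1x_3^2x_2 .
\]
So $x_3x_1x_3=x_1x_3^2$, that is, $[x_1,x_3]=1$. Then $E=x_1x_2$, and N1 says that $x_1$ and $x_2$ braid. Applying $\mu$: $[x_5,x_7]=1$, and the pairs $x_5,x_6$ and $x_6,x_7$ braid.

\emph{Conclusion.} All six braid relations hold. Of the fifteen commutations, Step 1 gave the index pairs $15,25,35,36,37$, Step 2 gave $16,17,26,27,46,47,14,24$, and Step 3 gave $13,57$. It remains to see that the $\mu$-invariant subgroup $\langle x_1,\dots,x_7\rangle$ contains all generators. It contains $E,D,D',J$. By C1, C2, C7 it contains all jumps with $r=1$, hence by $\mu$ all jumps with $r=3$. For $r=2$ it contains the jumps $3\to4,5,6$, $4\to5,6$ and $5\to6$, then $2\to4$, $2\to5$, $2\to6$, $1\to5$ by C3--C6, and finally $5\to7$, $4\to7$, $3\to7$, $4\to8$, which are the inverses of the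 $\mu$-images of these four. Lemma~\ref{lem:criterion} applies.
\end{proof}

\section{Two holes: surjectivity and removal of a token}\label{sec:two}

Throughout this section $B=R_{w,h}$ with $w,h\ge2$. For a fixed $r$ we use \emph{relative positions} $\alpha=a-(r-1)w$, $\beta=b-(r-1)w$ and $\nu=n-(r-1)w=(h-r+1)w-e$. Note that $\nu\ge2w-e$, with equality for $r=h-1$. The jump $\alpha\to\beta$ is feasible if $a\ge1$, $\alpha\le\beta\le\nu$ and, for some $1\le u\le w-1$,
\begin{equation}\label{eq:Frel}
\alpha\le u,\qquad\beta-\alpha\le2(w-u),\qquad\beta\ge2w+1-e-u .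
\end{equation}

To pass from $n$ to $n-1$ tokens we mark a token and forget it. Let $C_n^\bullet\to C_n(\mathbb R^2)$ be the $n$-fold covering whose points are configurations with one distinguished point $\delta$. Its fundamental group $Br_n^\bullet\subset Br_n$ consists of the braids that return $\delta$ to its place. Forgetting $\delta$ defines a map $q\colon C_n^\bullet\to C_{n-1}(\mathbb R^2)$, which is a fibration (the Fadell--Neuwirth fibration) with fiber the plane minus $n-1$ points. The fiber is connected, so $q_*\colon Br_n^\bullet\to Br_{n-1}$ is surjective, and $\ker q_*$ is the image of the fundamental group of the fiber. Let $X_n^\bullet\subset C_n^\bullet$ be the preimage of $X_n(B)$. The map $q$ restricts to a map $p\colon X_n^\bullet\to X_{n-1}(B)$. If $\varphi_n$ is surjective, then $G_n(B)$ permutes the $n$ tokens transitively, so $X_n^\bullet$ is connected; its fundamental group is $\varphi_n^{-1}(Br_n^\bullet)$, and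
\begin{equation}\label{eq:square}
\varphi_{n-1}\circ p_*=q_*\circ\varphi_n\quad\text{on }\pi_1(X_n^\bullet).
\end{equation}

\begin{lemma}\label{lem:onto}
If $n\ge1$ and $e=wh-n\ge2$, then $\varphi_n$ is surjective.
\end{lemma}

\begin{proof}
Let first $e=2$, and let $I$ be the image of $\varphi$. Fix $r$ and write $\tau_\alpha=\sigma_{(r-1)w+\alpha}$. The following jumps satisfy \eqref{eq:Frel} with $e=2$:
\[
\begin{array}{llll}
\mathrm{A}:& w-1\to w & \text{with } u=w-1;&\\
\mathrm{B}_k:& w-k\to w+k & \text{with } u=w-k, & 1\le k\le w-1;\\
\mathrm{C}_k:& w-k\to w+k-2 & \text{with } u=w-k+1, & 2\le k\le w-1.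
\end{array}
\]
By Lemma~\ref{lem:image}, a feasible jump $\alpha\to\beta$ puts $\tau_\alpha^{\epsilon_r}\cdots\tau_{\beta-1}^{\epsilon_r}$ in $I$. In the sequence $\mathrm A,\mathrm B_1,\mathrm C_2,\mathrm B_2,\dots,\mathrm C_{w-1},\mathrm B_{w-1}$ each product contains exactly one new factor, namely $\tau_{w-1},\tau_w,\tau_{w-2},\tau_{w+1},\dots,\tau_1,\tau_{2w-2}$ in turn, and this factor is then in $I$. All jumps but the last end at a position at most $2w-2\le\nu$. The last ends at $2w-1$, which is at most $\nu$ if $r\le h-2$, since then $\nu\ge3w-2$. So $I$ contains $\sigma_a$ for $(r-1)w+1\le a\le(r+1)w-2$ if $r\le h-2$, and for $(h-2)w+1\le a\le hw-3=n-1$ from $r=h-1$. As $rw+1\le(r+1)w-1$, these ranges cover $1,\dots,n-1$.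

Now let $n\ge2$ and let $\varphi_n$ be surjective. Then $\varphi_n$ maps $\pi_1(X_n^\bullet)$ onto $Br_n^\bullet$, and $q_*$ is onto, so $\varphi_{n-1}$ is onto by \eqref{eq:square}. Descending induction on $n$ completes the proof.
\end{proof}

For injectivity we need $p_*$ to be surjective. This requires that $\delta$ can change its position in the order along the snake while the projection of the motion stays in $\Sigma_{n-1}$, that is, by jumps made by $\delta$ itself.

\begin{lemma}\label{lem:jumps}
Let $n\ge1$ and $e\ge2$. The graph on $\{1,\dots,n\}$ with an edge between $a$ and $b$ whenever $a<b$ and some $(r,a,b)$ is feasible is connected.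
\end{lemma}

\begin{proof}
Let $1\le a<n$. We join $a$ to $a+1$, directly or through a common neighbor.

\emph{Case 1: $a=(r-1)w+\alpha$ with $1\le\alpha\le w-1$ and $r\le h-1$.} Suppose first that $\beta=2w-1-\alpha\le\nu$. The jump $\alpha\to\beta$ is feasible with $u=\alpha$, since $2w-1-2\alpha\le2(w-\alpha)$ and $\beta\ge2w+1-e-\alpha$ for $e\ge2$. If $\alpha=w-1$, then $\beta=\alpha+1$. Otherwise $\alpha+1\to\beta$ is feasible with $u=\alpha+1$, since $\beta-\alpha-1=2(w-\alpha-1)>0$ and $\beta\ge2w-e-\alpha$. Suppose next that $\nu\le2w-2-\alpha$, and take $\beta=\nu\ge\alpha+1$. The third condition of \eqref{eq:Frel} holds for all $u\ge1$ because $\nu\ge2w-e$. The jump $\alpha\to\nu$ is feasible with $u=\alpha$, since $\nu-\alpha\le2w-2-2\alpha$. If $\nu\ne\alpha+1$, then $\alpha+2\le\nu\le2w-2-\alpha$ gives $\alpha\le w-2$, and $\alpha+1\to\nu$ is feasible with $u=\alpha+1$, since $\nu-\alpha-1\le2w-3-2\alpha$.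

\emph{Case 2: $a=\rho w$ with $1\le\rho\le h-2$.} Take $r=\rho+1$, so $\alpha=0$, and $\beta=\min(2w-2,\nu)\ge1$. Then $\beta\ge2w-e$ as $e\ge2$. With $u=1$ the jump $0\to\beta$ is feasible, and so is $1\to\beta$ if $\beta\ge2$.

\emph{Case 3: $a\ge(h-1)w$.} Take $r=h-1$, so $w\le\alpha\le\nu-1=2w-e-1$. Put $\gamma=2w-1-\alpha$; then $e\le\gamma\le w-1<\alpha$. With $u=\gamma$ both $\gamma\to\alpha$ and $\gamma\to\alpha+1$ are feasible, since $\alpha+1-\gamma=2(w-\gamma)$ and $2w+1-e-\gamma=\alpha+2-e\le\alpha$.
\end{proof}

\begin{lemma}\label{lem:remove}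
Let $n\ge2$ and $e=wh-n\ge2$. If $(B,n)$ is good, then $(B,n-1)$ is good.
\end{lemma}

\begin{proof}
\emph{The map $p_*$ is surjective.} The preimage of the contractible complex $\Sigma_n$ in $X_n^\bullet$ consists of copies $T_1,\dots,T_n$, where $\delta$ is the $j$th token on $T_j$, and $p(T_j)\subset\Sigma_{n-1}$. An edge on which $\delta$ itself makes a jump $a\to b$ along a chord joins $T_a$ to $T_b$, and $p$ maps it to a vertex. Let $T$ be the union of the $T_j$ and these edges. It is connected by Lemma~\ref{lem:jumps}, it contains all vertices of $X_n^\bullet$, and $p(T)\subset\Sigma_{n-1}$. An edge of $X_{n-1}(B)$ leaves $e\ge1$ cells outside its domino empty, and placing $\delta$ on one of them lifts the edge. Given an edge loop in $X_{n-1}(B)$ at the image of the base vertex, lift its edges separately and join consecutive lifts, and the first and last lifts to the base vertex, by paths in $T$. The joining paths project to loops in $\Sigma_{n-1}$, which are null-homotopic. So the given loop represents an element of the image of $p_*$.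

\emph{One loop normally generates $\ker q_*$.} A \emph{small loop} in $C_n^\bullet$ is one in which all points but $\delta$ are static and $\delta$ runs once counterclockwise along a circle centered at another point $\tau$ whose closed disc contains no third point. Any two small loops are freely homotopic: shrink both circles and move one configuration of $n-1$ points to the other so that $\tau$ goes to $\tau$. The fundamental group of the punctured plane is generated by small loops around the punctures, joined to the base point. So $\ker q_*$ is the normal closure in $Br_n^\bullet$ of any one element whose conjugacy class is that of a small loop.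

\emph{The map $p_*$ kills this loop.} Choose a $2\times2$ block with cells $c_1,\dots,c_4$ in counterclockwise order. Put $\delta$ on $c_1$, a token $\tau$ on $c_3$ and the other $n-2$ tokens outside the block; this is possible because $n-2\le wh-4$. Let $\lambda$ be the loop in $X_n^\bullet$ of eight moves in which $\delta$ and $\tau$ alternately advance one cell counterclockwise, $\delta$ first. The vector from $\tau$ to $\delta$ turns by $\pi/4$ in each move and so winds once around the origin. The interior of the block contains no other center. Inside it, shrink $\lambda$ by a homothety at the center of the block and then translate the pair, at each time, until $\tau$ sits at the center. This is a free homotopy from $\lambda$ to a loop of $\delta$ with winding number one about a static $\tau$, hence to a small loop. On the other hand, $p(\lambda)$ is the motion of $\tau$ around the otherwise empty block, the boundary of a block cell. Since $\varphi_n$ identifies $\pi_1(X_n^\bullet)$ with $Br_n^\bullet$, it follows that $p_*$ kills $\ker q_*$.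

Thus $p_*$ induces a surjection $\psi\colon Br_{n-1}=Br_n^\bullet/\ker q_*\to G_{n-1}(B)$, and $\varphi_{n-1}\psi=\mathrm{id}$ by \eqref{eq:square}. So $\varphi_{n-1}$ is an isomorphism.
\end{proof}

\section{Adding a row}\label{sec:row}

We now pass from $R_{w,h-1}$ to $R_{w,h}$ with four holes. Filling the top row, or the bottom row, with static tokens produces two copies of $Br_{n-w}$ mapping to $G_n(R_{w,h})$. One has to show that they agree on their overlap, that generators from opposite ends commute, and that the two images generate.

A \emph{band} is a union $B'$ of at least two consecutive rows of $B=R_{w,h}$; we keep the row numbers of $B$. The snake of $B$ restricts to an arc through all cells of $B'$, which is a translate of the snake of a rectangle or the mirror image of one. The constructions and proofs of Section~\ref{sec:snake} apply to $B'$ with this arc; they give a contractible subcomplex, generators $F'_r(a\to b)$ of $G_m(B')$ and generators $\sigma_a$ of $Br_m$, and Lemma~\ref{lem:image} holds with the sign $\epsilon_r$ of the row number in $B$. Let $B''\subset B'$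 be bands. Placing $k$ static tokens on cells of $B'$ below $B''$ and $l$ above defines a map $X_m(B'')\to X_{k+m+l}(B')$ that respects the contractible subcomplexes. The induced homomorphism $j^{k,l}$ sends $F''_r(a\to b)$ to $F'_r(a+k\to b+k)$. Evaluating on generators, we see:
\begin{enumerate}
\item[(J1)] $j^{k,l}$ depends only on $k$ and $l$, and $j^{k',l'}\circ j^{k,l}=j^{k+k',l+l'}$ for three nested bands;
\item[(J2)] if $\varphi(\xi)=\sigma_a$, then $\varphi(j^{k,l}(\xi))=\sigma_{a+k}$, because $\varphi\circ j^{k,l}$ is $\varphi$ followed by the homomorphism $\sigma_a\mapsto\sigma_{a+k}$.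
\end{enumerate}

\begin{lemma}\label{lem:row}
Let $w\ge3$ and $h\ge5$, or $(w,h)=(4,4)$, and let $n=wh-4$. If $(R_{w,h-1},n-w)$ is good, then $(R_{w,h},n)$ is good.
\end{lemma}

\begin{proof}
Let $B=R_{w,h}$ and $\Gamma=G_n(B)$. Let $B^-$ be $B$ without its top row and $B^+$ be $B$ without its bottom row; $(B^\pm,n-w)$ is good by hypothesis. Let $\xi^\pm_a\in G_{n-w}(B^\pm)$ be the unique element with braid $\sigma_a$, and put
\[
x_a=j^{0,w}(\xi^-_a)\quad(1\le a\le n-w-1),\qquad y_a=j^{w,0}(\xi^+_{a-w})\quad(w+1\le a\le n-1).
\]
Each family satisfies the Artin relations, and $\varphi(x_a)=\sigma_a$, $\varphi(y_a)=\sigma_a$ by (J2). We have $n=12$ for $(4,4)$ and $n\ge5w-4$ for $h\ge5$; in both cases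
\begin{equation}\label{eq:n}
n\ge2w+2\qquad\text{and}\qquad n-3w+2\ge1 .
\end{equation}

\emph{Agreement.} Let $w+1\le a\le n-w-1$. The band $B^0$ of rows $2,\dots,h-1$ has $h-2\ge2$ rows. With $n-2w$ tokens it has four holes, so Lemma~\ref{lem:onto} gives $\xi\in G_{n-2w}(B^0)$ with braid $\sigma_{a-w}$. Its image $j^{w,0}(\xi)$ in $G_{n-w}(B^-)$ has braid $\sigma_a$ and so equals $\xi_a^-$; its image $j^{0,w}(\xi)$ in $G_{n-w}(B^+)$ has braid $\sigma_{a-w}$ and so equals $\xi^+_{a-w}$. By (J1), $x_a=j^{w,w}(\xi)=y_a$. Put $x_a=y_a$ for $n-w\le a\le n-1$. By \eqref{eq:n}, $x_1,\dots,x_{n-1}$ are all defined. A pair of indices $a<b$ that lies neither in $[1,n-w-1]$ nor in $[w+1,n-1]$ has $a\le w$ and $b\ge n-w$, so $b-a\ge2$. Only the commutations $[x_a,x_b]=1$ for such pairs remain to be proved.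

\emph{Commutation.} This is where four holes are spent as two plus two. Let $B_1$ be the band of rows $1,2$ and $B_2=B\setminus B_1$, a band since $h\ge4$. Put $m=2w-2$ tokens on $B_1$ and $n-m$ tokens on $B_2$; each band has two holes. We have $a\le w\le m-1$ because $w\ge3$, and $1\le b-m\le n-m-1$ because $b-m\ge n-3w+2$. By Lemma~\ref{lem:onto} there are $\xi\in G_m(B_1)$ and $\eta\in G_{n-m}(B_2)$ with braids $\sigma_a$ and $\sigma_{b-m}$. The map $X_m(B_1)\times X_{n-m}(B_2)\to X_n(B)$ shows that $j^{0,n-m}(\xi)$ and $j^{m,0}(\eta)$ commute in $\Gamma$. Place the $n-m$ static tokens so that the top row is full and the two holes lie in rows $3,\dots,h-1$. Then $j^{0,n-m}(\xi)$ is the image under $j^{0,w}$ of an element of $G_{n-w}(B^-)$ with braid $\sigma_a$, so it is $x_a$. Place the $m$ static tokens so that the bottom row is full and $w-2$ tokens lie in row $2$. Then $j^{m,0}(\eta)$ is the image under $j^{w,0}$ of an element of $G_{n-w}(B^+)$ with braid $\sigma_{b-m+w-2}=\sigma_{b-w}$, so it is $y_b=x_b$.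

\emph{Generation.} Let $\Gamma_0=\langle x_1,\dots,x_{n-1}\rangle$; it contains the images of $G_{n-w}(B^-)$ and $G_{n-w}(B^+)$. Consider a generator $F_r(a\to b)$, with $k_1=a-1$, $k_2=b-a$, $k_3=n-b$ and an admissible $u$. If $k_3\ge w$, then $r\le h-2$, since $k_3\le u-1<w$ for $r=h-1$ by \eqref{eq:three}. So the third segment contains the top row, the move can be made with the top row full, and the generator lies in $\Gamma_0$. If $k_1\ge w$, then $r\ge2$, since $k_1\le u-1$ for $r=1$, and the move can be made with the bottom row full; again the generator lies in $\Gamma_0$. Otherwise $k_1,k_3\le w-1$, and $2w-2\ge k_2=n-1-k_1-k_3\ge n+1-2w$ gives $n\le4w-3$. For $h\ge5$ this contradicts $n\ge5w-4$.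

Let $(w,h)=(4,4)$, $n=12$, $k_1,k_3\le3$, $k_1+k_2+k_3=11$. Then $k_2\ge5$ forces $u=1$, and the segment lengths are $4(r-1)$, $6$, $4(3-r)$. For $r=1$ we get $k_1=0$ and $k_3\ge5$, and for $r=3$ we get $k_3=0$ and $k_1\ge5$; both are excluded. For $r=2$, $(k_1,k_2,k_3)$ is $(3,5,3)$, $(2,6,3)$ or $(3,6,2)$, so the exceptional generators are $F_2(4\to9)$, $F_2(3\to9)$, $F_2(4\to10)$. Apply \eqref{eq:C} with $\sum p_i=10$. For $r=2$, $(u,v)=(1,2)$, $\ell=(4,5,0,1,2)$ take $p=(3,4,0,1,2)$ and $p=(3,5,0,0,2)$; for $r=1$, $(u,v)=(3,4)$, $\ell=(2,1,0,5,4)$ take $p=(2,0,0,5,3)$. This gives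
\begin{align*}
F_2(4\to9)\,F_3(8\to10)&=F_3(9\to10)\,F_2(4\to8),\\
F_2(4\to10)\,F_3(9\to10)&=F_2(4\to9),\\
F_1(3\to4)\,F_2(3\to9)&=F_2(4\to9).
\end{align*}
The factors $F_3(8\to10)$, $F_3(9\to10)$ have $k_1\ge4$, and $F_2(4\to8)$, $F_1(3\to4)$ have $k_3\ge4$. So the three exceptional generators lie in $\Gamma_0$, and $\Gamma_0=\Gamma$. Lemma~\ref{lem:criterion} applies.
\end{proof}

The induction cannot start at the $3\times3$ board, since $(R_{3,3},5)$ is not good (Proposition~\ref{prop:33}). This is why $R_{3,4}$ had to be computed directly.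

\begin{proposition}\label{prop:positive}
Let $w,h\ge3$. If $(w,h)\ne(3,3)$, then $(R_{w,h},n)$ is good for $1\le n\le wh-4$. The pair $(R_{3,3},n)$ is good for $1\le n\le3$.
\end{proposition}

\begin{proof}
By Lemma~\ref{lem:remove} it suffices to treat the largest $n$. For $R_{3,3}$ this is Proposition~\ref{prop:three}. For the other boards let $n=wh-4$. The board $R_{3,4}$ is good by Theorem~\ref{thm:34}, and Lemma~\ref{lem:row} gives $R_{3,h}$ for $h\ge5$. The transpose $R_{4,3}$ of $R_{3,4}$ is good, and Lemma~\ref{lem:row} gives $R_{4,4}$ and then $R_{4,h}$ for $h\ge5$. By transposition $R_{w,3}$ and $R_{w,4}$ are good for $w\ge4$. For $w,h\ge5$, Lemma~\ref{lem:row} and induction on $h$, starting from $R_{w,4}$, finish the proof.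
\end{proof}

\section{At most three holes: a sign obstruction}\label{sec:clifford}

A move exchanges a token with a hole, so a loop of moves permutes the tokens and also the holes. The two permutations have the same sign. Hence lifts of the commuting half-twists $\sigma_1,\sigma_3$ induce odd permutations of the holes, and with two or three holes these are transpositions that are not disjoint. To turn this into an obstruction we lift permutations to a double cover of the symmetric group in which disjoint transpositions anticommute. The double cover lives in a Clifford algebra, where each move has a canonical lift.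

\subsection*{A double cover of the symmetric group}
For a finite set $B$ let $Cl_B$ be the real algebra generated by $\theta_c$ ($c\in B$) with $\theta_c^2=1$ and $\theta_c\theta_d=-\theta_d\theta_c$ for $c\ne d$. The monomials $\theta_A$, the products of the $\theta_c$ over subsets $A\subset B$ in a fixed order, form a basis. An element is \emph{even} (\emph{odd}) if it involves only monomials with $|A|$ even (odd). Let $x\mapsto x^*$ be the anti-automorphism that fixes each $\theta_c$. Let $V$ be the span of the $\theta_c$, with the inner product making them orthonormal. For $t,v\in V$ we have $tv+vt=2\langle t,v\rangle$; so orthogonal vectors anticommute, and a unit vector $t$ satisfies $t^2=1$ and $tvt^{-1}=2\langle t,v\rangle t-v$, which is minus the reflection of $v$ in $t^\perp$.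

Fix signs and put $\eta_c=\pm\theta_c$. Let $t_{cd}=(\eta_c-\eta_d)/\sqrt2$ for $c\ne d$, and let $\tilde S_B$ be the group generated by $-1$ and the $t_{cd}$.

\begin{lemma}\label{lem:spin}
There is a surjective homomorphism $\pi\colon\tilde S_B\to S_B$ with kernel $\{\pm1\}$ such that $x\eta_kx^{-1}=\operatorname{sgn}(\pi(x))\,\eta_{\pi(x)k}$ for all $k\in B$. The elements over the transposition $(c\,d)$ are $\pm t_{cd}$, and elements over disjoint transpositions anticommute. If $M\in Cl_B$ is even, $M^*M=1$, and $M\eta_kM^{-1}=\eta_{\rho k}$ for all $k$ with an even permutation $\rho$, then $M\in\tilde S_B$ and $\pi(M)=\rho$.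
\end{lemma}

\begin{proof}
The reflection in $t_{cd}^\perp$ exchanges $\eta_c,\eta_d$ and fixes the other $\eta_k$, so $t_{cd}\eta_kt_{cd}^{-1}=-\eta_{(c\,d)k}$. Thus conjugation by $x\in\tilde S_B$ permutes the lines $\mathbb R\eta_k$, which defines $\pi$, and a product $x$ of $s$ elements $t_{cd}$ acts with the sign $(-1)^s=\operatorname{sgn}\pi(x)$. Such an $x$ is even if $\pi(x)$ is even, and $x^*x=1$ because $t_{cd}^*t_{cd}=1$.

An even element that commutes with all $\theta_k$ is a scalar: for $|A|$ even and $k\in A$, conjugation by $\theta_k$ sends $\theta_A$ to $-\theta_A$ and every monomial to plus or minus itself, so the coefficient of $\theta_A$ vanishes for $A\neq\emptyset$. Let $M,\rho$ be as in the last statement and let $x\in\tilde S_B$ lie over $\rho$. Then $x^{-1}M$ is even and central, so $M=\lambda x$ with $\lambda\in\mathbb R$, and $1=M^*M=\lambda^2$. This proves the last statement; applied to $M\in\ker\pi$ and $x=1$ it gives $\ker\pi=\{\pm1\}$. Finally $t_{cd}$ and $t_{c'd'}$ are orthogonal if $\{c,d\}\cap\{c',d'\}=\emptyset$.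
\end{proof}

\subsection*{Lifting moves}
Let $B=R_{w,h}$. To a move of a token from $c$ to $c'$ assign $m=(1+\theta_{c'}\theta_c)/\sqrt2$. Since $(\theta_{c'}\theta_c)^2=-1$, we have $m^2=\theta_{c'}\theta_c$ and $m^{-1}=m^*=(1+\theta_c\theta_{c'})/\sqrt2$, which is the element of the reverse move. The vectors $\theta_c,\theta_{c'}$ anticommute with $\theta_{c'}\theta_c$, so $\theta m^{-1}=m\theta$ for both, and
\begin{equation}\label{eq:move}
m\theta_cm^{-1}=m^2\theta_c=\theta_{c'},\qquad m\theta_{c'}m^{-1}=m^2\theta_{c'}=-\theta_c,\qquad m\theta_dm^{-1}=\theta_d\quad(d\ne c,c').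
\end{equation}
The last equation shows that the elements of moves in disjoint dominoes commute. For an edge path $\gamma$ with moves $m_1,\dots,m_k$ put $M(\gamma)=m_k\cdots m_1$; it is even, $M(\gamma)^*M(\gamma)=1$ and $M(\gamma\gamma')=M(\gamma')M(\gamma)$. Let $\rho(\gamma)\in S_B$ be the product, in the same order, of the transpositions $(c\,c')$; it sends each cell to the final place of the token or hole that started there.

The sign in \eqref{eq:move} is absorbed by a checkerboard coloring $\chi\colon B\to\{\pm1\}$: as $\chi(c')=-\chi(c)$, the second equation reads $m\,\chi(c')\theta_{c'}\,m^{-1}=\chi(c)\theta_c$. So along a path, conjugation by $M(\gamma)$ carries $\theta_c$ to $\theta_{\rho c}$ if $c$ starts with a token and $\chi(c)\theta_c$ to $\chi(\rho c)\theta_{\rho c}$ if $c$ starts with a hole. Fix a base vertex with token set $T$ and hole set $H$, and put $\eta_c=\theta_c$ for $c\in T$ and $\eta_c=\chi(c)\theta_c$ for $c\in H$. For a loop $\gamma$ at the base vertex, $\rho(\gamma)=(\rho_T,\rho_H)\in S_T\times S_H$ and $M(\gamma)\eta_cM(\gamma)^{-1}=\eta_{\rho(\gamma)c}$.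 Each move changes the number of tokens on cells with $\chi=1$ by $\pm1$, so a loop has an even number of moves and
\begin{equation}\label{eq:parity}
\operatorname{sgn}\rho_T=\operatorname{sgn}\rho_H .
\end{equation}
By Lemma~\ref{lem:spin}, $M(\gamma)$ lies over $\rho(\gamma)$ in the group $\mathcal S=\pi^{-1}(S_T\times S_H)\subset\tilde S_B$. (For $e=1$, \eqref{eq:parity} shows that $\rho_T$ is always even; so $\varphi$ is not surjective for $n\ge2$, and the hypothesis $e\ge2$ in Lemma~\ref{lem:onto} cannot be dropped.)

Around a product cell $M=m_2^{-1}m_1^{-1}m_2m_1=1$. Around a block cell $M$ is not trivial. Let a token go around an otherwise empty block with cells $1,2,3,4$ in cyclic order, starting at $1$, and write $\theta_{ij}=\theta_i\theta_j$. Then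
\[
M=\tfrac14(1+\theta_{14})(1+\theta_{43})(1+\theta_{32})(1+\theta_{21})=\tfrac14(1+\theta_{43}+\theta_{14}+\theta_{13})(1+\theta_{21}+\theta_{32}+\theta_{31}).
\]
The four terms of the first factor contribute
\begin{gather*}
1+\theta_{21}+\theta_{32}+\theta_{31},\qquad \theta_{43}+\theta_{43}\theta_{21}+\theta_{42}+\theta_{41},\\
\theta_{14}+\theta_{42}+\theta_{14}\theta_{32}+\theta_{43},\qquad\theta_{13}+\theta_{32}+\theta_{12}+1 .
\end{gather*}
Since $\theta_{ij}=-\theta_{ji}$ and $\theta_{14}\theta_{32}=-\theta_{43}\theta_{21}$, the sum gives $M=\tfrac12(1+\omega)$ with $\omega=\theta_{32}+\theta_{43}+\theta_{42}$. The three summands of $\omega$ square to $-1$ and anticommute in pairs, so $\omega^2=-3$, $M^2=\tfrac12(\omega-1)$ and $M^3=\tfrac14(\omega^2-1)=-1$. The permutation $\rho$ fixes the tokens and permutes the three holes cyclically, $2\mapsto4\mapsto3\mapsto2$.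

We must quotient by these elements without killing $-1$, and $M^3=-1$ is in the way. A sign repairs this. Let $b(\gamma)$ be the number of vertical moves of $\gamma$ in odd-numbered columns, and $M'(\gamma)=(-1)^{b(\gamma)}M(\gamma)$. A move and its reverse have the same sign, so $M'$ is an anti-homomorphism from the fundamental group of the $1$-skeleton to $\mathcal S$. Around a product cell each domino is used twice, so $M'=1$. Around a block cell there is one vertical move in each of two adjacent columns, so $b=1$ and $M'^3=1$.

\begin{lemma}\label{lem:anti}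
Let $e\in\{2,3\}$ and $n\ge4$. If $\gamma_1,\gamma_3\in G_n(B)$ satisfy $\varphi(\gamma_1)=\sigma_1$ and $\varphi(\gamma_3)=\sigma_3$, then $\gamma_1$ and $\gamma_3$ do not commute.
\end{lemma}

\begin{proof}
Let $A_H\subset S_H$ be the alternating group, of order $1$ or $3$. Its preimage $\pi^{-1}(A_H)$ is normal in $\mathcal S$, and it is a central extension of a cyclic group, hence abelian, of order $2$ or $6$. The elements with cube $1$ form a characteristic subgroup $\Omega$ of it, of order $1$ or $3$. So $\Omega$ is normal in $\mathcal S$, $\pi(\Omega)=A_H$, and $-1\notin\Omega$.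

The group $G_n(B)$ is the quotient of the fundamental group of the $1$-skeleton by the boundaries of $2$-cells, joined to the base vertex by edge paths. Joining conjugates $M'$ and $\rho$ by the values on the joining path. A product cell gives $M'=1$. A block cell, which needs $e=3$, gives an element of $\mathcal S$ with cube $1$ over a $3$-cycle of $H$, so an element of $\Omega$. Hence $M'$ induces an anti-homomorphism $G_n(B)\to\mathcal S/\Omega$.

The permutation $\rho_T(\gamma)$ is the permutation of the braid $\varphi(\gamma)$. So $\rho_T(\gamma_1),\rho_T(\gamma_3)$ are disjoint transpositions of $T$; let $t_1,t_3$ be unit vectors $t_{cd}$ over them. By \eqref{eq:parity}, $\rho_H(\gamma_1)$ and $\rho_H(\gamma_3)$ are odd. Fix a vector $\hat t=t_{cd}$ with $c,d\in H$. All odd elements of $S_H$ lie in the coset $\pi(\hat t)A_H$, so $M'(\gamma_1)\in\pm t_1\hat t\,\Omega$ and $M'(\gamma_3)\in\pm t_3\hat t\,\Omega$. The vectors $t_1,t_3,\hat t$ anticommute in pairs and $\hat t^{\,2}=1$, so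
\[
(t_1\hat t)(t_3\hat t)=-t_1t_3,\qquad(t_3\hat t)(t_1\hat t)=-t_3t_1=t_1t_3 .
\]
As $-1\notin\Omega$, the images of $\gamma_1$ and $\gamma_3$ in $\mathcal S/\Omega$ do not commute.
\end{proof}

\begin{remark}
The argument stops at four holes. If $|H|=4$, a normal subgroup of $\mathcal S$ that contains an element over a $3$-cycle of $H$ contains one over a double transposition, $\pm t_{cd}t_{c'd'}$, whose square is $-1$. Also, $H$ then has disjoint transpositions, and for four pairwise orthogonal vectors the products $t_1\hat t_1$ and $t_3\hat t_3$ commute.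
\end{remark}

\begin{proposition}\label{prop:fewholes}
If $w,h\ge3$ and $e=wh-n\in\{0,1,2,3\}$, then $SBr_n(R_{w,h})\not\cong Br_n$.
\end{proposition}

\begin{proof}
Here $n\ge6$, and the abelianization of $Br_n$ is $\mathbb Z$. For $e=0$ the complex $X_n$ is a point. For $e=1$ it has no $2$-cells and is the adjacency graph of $R_{w,h}$, recording the hole; so $G_n$ is free of rank $(w-1)(h-1)\ge4$. In both cases the abelianizations differ.

Let $e\in\{2,3\}$. Lemma~\ref{lem:anti} shows that $\varphi$ is not an isomorphism, but an abstract isomorphism has to be excluded as well. A group is \emph{Hopfian} if each of its surjective endomorphisms is injective, and finitely generated residually finite groups are Hopfian. The group $Br_n$ is finitely generated, and it is residually finite because it embeds in $\operatorname{Aut}(F_n)$, the automorphism group of a finitely generated residually finite group. Suppose that $\psi\colon Br_n\to G_n$ is an isomorphism. By Lemma~\ref{lem:onto}, $\varphi\psi$ is surjective, hence bijective, and $\varphi$ is an isomorphism. Then $\varphi^{-1}(\sigma_1)$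 and $\varphi^{-1}(\sigma_3)$ commute, contrary to Lemma~\ref{lem:anti}.
\end{proof}

\section{Four or five squares in the $3\times3$ square}\label{sec:33}

For $R_{3,3}$ with $n=4,5$ there are five or four holes, and the obstruction of Section~\ref{sec:clifford} is not available. What fails instead is that the group has too few relations. The \emph{deficiency} of a finite presentation is the number of generators minus the number of relators. We build the board cell by cell, find a presentation of deficiency $1$, and show that $Br_n$ has none for $n\ge4$.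

\begin{lemma}\label{lem:def}
For $n\ge4$ the group $Br_n$ has no finite presentation of deficiency $1$.
\end{lemma}

\begin{proof}
Let $K$ be the $2$-complex of such a presentation. Its Euler characteristic is $0=1-b_1(K)+b_2(K)$, and $b_1(K)=1$ since $H_1(K)=\mathbb Z$. So $b_2(K)=0$, and $H_2(K)=0$ because it is a subgroup of the free abelian group of $2$-chains. By Hopf's theorem $H_2(Br_n)$ is a quotient of $H_2(K)$, as a classifying space arises from $K$ by attaching cells of dimension at least $3$. So $H_2(Br_n)=0$, and the universal coefficient theorem gives $H^2(Br_n;\mathbb Z/2)\cong\operatorname{Hom}(0,\mathbb Z/2)\oplus\operatorname{Ext}(\mathbb Z,\mathbb Z/2)=0$. This group classifies central extensions of $Br_n$ by $\mathbb Z/2$, so all of them split. Pull back the extension $\tilde S_n\to S_n$ of Lemma~\ref{lem:spin}, for the set $\{1,\dots,n\}$, along $Br_n\to S_n$, $\sigma_a\mapsto(a\ \,a+1)$. A splitting lifts this homomorphism to $\tilde S_n$. But $\sigma_1,\sigma_3$ commute, while elements over $(1\,2)$ and $(3\,4)$ anticommute.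
\end{proof}

The \emph{double mapping cylinder} of maps $A\leftarrow Y\to A'$ is obtained from $A\sqcup(Y\times[0,1])\sqcup A'$ by gluing the two ends of the cylinder along the maps. If $A,Y,A'$ are nonempty and connected, the van Kampen theorem gives the pushout $\pi_1A*_{\pi_1Y}\pi_1A'$ as its fundamental group. Here $G*_CG'$ denotes the pushout of groups; the maps from $C$ need not be injective. We use two facts. If $C\to G'$ is an isomorphism, then $G\to G*_CG'$ is an isomorphism. If $G,G'$ have presentations of deficiencies $\partial,\partial'$ and $C$ is generated by $k$ elements, then $G*_CG'$ has a presentation of deficiency $\partial+\partial'-k$, with one new relator for each generator of $C$.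

\begin{lemma}\label{lem:addcell}
Let $P$ be a connected board, $c\notin P$ a cell and $1\le n\le|P|$.
\begin{enumerate}
\item[(a)] Let $c$ have exactly one neighbor $d$ in $P$, and let $P\setminus d$ be connected. Then $G_n(P\cup c)=G_n(P)*_{G_{n-1}(P\setminus d)}G_{n-1}(P)$.
\item[(b)] Let $c$ have exactly two neighbors $d_1,d_2$ in $P$, let $\{c,d_1,d_2,b\}$ be a $2\times2$ block with $b\in P$, and let $P\setminus d_1$, $P\setminus d_2$ be connected. Put $Y_i=X_{n-1}(P\setminus d_i)$ and $Y_3=X_{n-1}(P\setminus\{d_1,d_2,b\})$. If $Y_3$ is nonempty and simply connected, then $G_n(P\cup c)=G_n(P)*_{\pi_1Y_1*\pi_1Y_2}G_{n-1}(P)$. If $Y_3$ is empty and $Y_2$ is simply connected, then $G_n(P\cup c)=\bigl(G_n(P)*_{\pi_1Y_1}G_{n-1}(P)\bigr)*\mathbb Z$.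
\end{enumerate}
The map $G_n(P)\to G_n(P\cup c)$ is induced by inclusion, and $G_{n-1}(P)\to G_n(P\cup c)$ places a token on $c$. The maps from $G_{n-1}(P\setminus d)$ or $\pi_1Y_i$ to $G_{n-1}(P)$ are induced by inclusion, and those to $G_n(P)$ place a token on $d$ or $d_i$.
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:connected} the complexes $X_n(P)$, $X_{n-1}(P)$, $X_{n-1}(P\setminus d)$, $Y_1$, $Y_2$ are nonempty and connected.

(a) The blocks containing $c$ are $\{c\}$ and $\{c,d\}$. The cubes with no such block form $X_n(P)$, those with the block $\{c\}$ form a copy of $X_{n-1}(P)$, and those with the block $\{c,d\}$ form $X_{n-1}(P\setminus d)\times[0,1]$. So $X_n(P\cup c)$ is the double mapping cylinder of $X_n(P)\leftarrow X_{n-1}(P\setminus d)\to X_{n-1}(P)$.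

(b) The blocks containing $c$ are $\{c\}$, $\{c,d_1\}$, $\{c,d_2\}$ and $\{c,d_1,d_2,b\}$. Choose coordinates $(s,t)$ in which the centers of $c,d_1,d_2,b$ are $(0,0),(1,0),(0,1),(1,1)$. A point of $X_n(P\cup c)$ outside $X_n(P)$ has exactly one token at a position $z=(s,t)\in[0,1)^2$, and the other tokens form a point of $X_{n-1}(P)$, $Y_1$, $Y_2$ or $Y_3$ according as $z=0$, $s>0=t$, $t>0=s$ or $s,t>0$. These conditions are invariant under scaling $z$ by a positive factor. Let $Y$ be the set of points with $\max(s,t)=\tfrac12$. The map from $Y\times[0,1]$ that replaces $z$ by $2\lambda z$, $\lambda\in[0,1]$, sends the end $\lambda=0$ to the copy of $X_{n-1}(P)$ with a token on $c$, the end $\lambda=1$ into $X_n(P)$, and the open cylinder homeomorphically onto the rest. So $X_n(P\cup c)$ is the double mapping cylinder of $X_n(P)\leftarrow Y\to X_{n-1}(P)$. The positions $z$ with $\max(s,t)=\tfrac12$ form an arc from $(\tfrac12,0)$ to $(0,\tfrac12)$, so $Y$ is itself the double mapping cylinder of the inclusions $Y_1\leftarrow Y_3\to Y_2$.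

If $Y_3$ is nonempty and simply connected, $Y$ is connected with $\pi_1Y=\pi_1Y_1*\pi_1Y_2$. If $Y_3$ is empty, $Y=Y_1\sqcup Y_2$. Then $X_n(P\cup c)$ arises from the connected double mapping cylinder for $Y_1$ by attaching $Y_2\times[0,1]$ along both ends, and for simply connected $Y_2$ this adds a free factor $\mathbb Z$.
\end{proof}

Denote by $(x,y)$ the cell in column $x$ and row $y$. Let $Q=\{2,3\}\times\{1,2\}$, and let $P_5,\dots,P_9$ be obtained by adding in turn the cells $(1,1)$, $(1,2)$, $(1,3)$, $(2,3)$, $(3,3)$, as in Figure~\ref{fig:build}. Thus $P_6=R_{3,2}$, $P_8$ is $R_{3,3}$ without a corner, and $P_9=R_{3,3}$. A board whose adjacency graph is a path with $k$ vertices is called a \emph{$k$-path}; by Corollary~\ref{cor:path} its complex $X_m$ is contractible for $m\le k$, and it is empty for $m>k$.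

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.9]
\fill[gray!25] (1,0) rectangle (3,2);
\draw (0,0) grid (3,3);
\node[fill=gray!25,inner sep=2pt] at (2,1) {$Q$};
\foreach \x/\y/\n in {.5/.5/5,.5/1.5/6,.5/2.5/7,1.5/2.5/8,2.5/2.5/9} \node at (\x,\y) {$\n$};
\end{tikzpicture}
\caption{Building the $3\times3$ board from the shaded $2\times2$ block $Q$. The board $P_k$ ($5\le k\le9$) consists of $Q$ and the cells labeled $5,\dots,k$; it has $k$ cells.}
\label{fig:build}
\end{figure}

\begin{lemma}\label{lem:small}
The groups $G_n(P_k)$ are given by the table below, in which $\Delta$ is a group with a presentation of deficiency $4$ and blank entries are not needed. The inclusion induces isomorphisms $G_n(P_5)\to G_n(P_6)$ for $n=1,2,3$ and $G_n(P_6)\to G_n(P_7)$ for $n=2,3,4$.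
\[
\begin{array}{c|ccccc}
 & n=1 & 2 & 3 & 4 & 5\\
\hline
P_5 & 1 & \mathbb Z & F_2 & \mathbb Z & \\
P_6 & 1 & \mathbb Z & F_2 & F_3 & F_2\\
P_7 & & \mathbb Z & F_2 & F_3 & \Delta\\
P_8 & & & F_2 & F_3 & \Delta
\end{array}
\]
\end{lemma}

\begin{proof}
\emph{The board $P_5$.} Use Lemma~\ref{lem:addcell}(a) with $d=(2,1)$; $Q\setminus d$ is a $3$-path. So $G_n(P_5)=G_n(Q)*G_{n-1}(Q)$ for $1\le n\le4$, and Example~\ref{ex:Q} gives the first row. We note that $G_2(Q)\to G_2(P_5)$ (inclusion) and $G_3(Q)\to G_4(P_5)$ (token on $(1,1)$) are isomorphisms, the other free factor being trivial.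

\emph{The board $P_6$.} The complex $X_1(P_6)$ is a rectangle, so $G_1=1$, and $X_5(P_6)$ is the $3\times2$ grid graph, so $G_5=F_2$. For $n=2,3,4$ use (b) with $d_1=(1,1)$, $d_2=(2,2)$, $b=(2,1)$. Then $P_5\setminus d_1=Q$, $P_5\setminus d_2$ is a $4$-path and $P_5\setminus\{d_1,d_2,b\}$ is a $2$-path. For $n=2,3$ we get $G_n(P_6)=G_n(P_5)*_{G_{n-1}(Q)}G_{n-1}(P_5)$, and $G_{n-1}(Q)\to G_{n-1}(P_5)$ is an isomorphism; so $G_n(P_5)\to G_n(P_6)$ is an isomorphism. For $n=4$, $Y_3$ is empty and $G_4(P_6)=(G_4(P_5)*_{G_3(Q)}G_3(P_5))*\mathbb Z=G_3(P_5)*\mathbb Z=F_3$, because $G_3(Q)\to G_4(P_5)$ is an isomorphism.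

\emph{The board $P_7$.} Use (a) with $d=(1,2)$ and $P_6\setminus d=P_5$: $G_n(P_7)=G_n(P_6)*_{G_{n-1}(P_5)}G_{n-1}(P_6)$. For $n=2,3,4$ the map $G_{n-1}(P_5)\to G_{n-1}(P_6)$ is an isomorphism, so $G_n(P_6)\to G_n(P_7)$ is one. For $n=5$ we get $\Delta=F_2*_{\mathbb Z}F_3$, with a presentation of deficiency $2+3-1=4$.

\emph{The board $P_8$.} Use (b) with $d_1=(1,3)$, $d_2=(2,2)$, $b=(1,2)$. Then $P_7\setminus d_1=P_6$, $P_7\setminus d_2$ is a $6$-path and $P_7\setminus\{d_1,d_2,b\}$ is a $4$-path, so $Y_2$ and $Y_3$ are contractible for $n\le5$. For $n=3,4,5$ we get $G_n(P_8)=G_n(P_7)*_{G_{n-1}(P_6)}G_{n-1}(P_7)=G_n(P_7)$, because $G_{n-1}(P_6)\to G_{n-1}(P_7)$ is an isomorphism.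
\end{proof}

\begin{proposition}\label{prop:33}
$SBr_4(R_{3,3})\not\cong Br_4$ and $SBr_5(R_{3,3})\not\cong Br_5$.
\end{proposition}

\begin{proof}
Let $n\in\{4,5\}$ and apply Lemma~\ref{lem:addcell}(b) to $P_9=P_8\cup(3,3)$ with $d_1=(2,3)$, $d_2=(3,2)$, $b=(2,2)$. Then $P_8\setminus d_1=P_7$, $P_8\setminus d_2$ is the transpose of $P_7$, and $P_8\setminus\{d_1,d_2,b\}$ is a $5$-path. Hence
\[
G_n(R_{3,3})=G_n(P_8)*_{G_{n-1}(P_7)*G_{n-1}(P_7)}G_{n-1}(P_8).
\]
By Lemma~\ref{lem:small} this group has a presentation of deficiency $3+2-(2+2)=1$ for $n=4$ and $4+3-(3+3)=1$ for $n=5$. By Lemma~\ref{lem:def} it is not isomorphic to $Br_n$.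
\end{proof}

This completes the proof of Theorem~\ref{thm:main}.

\begin{thebibliography}{9}
\bibitem{PWZ} Minh Pham, Nicholas Wawrykow, and Jacob Zweiback, \emph{The first homology of square-section braid groups}, arXiv:2610.12633 (2026).
\end{thebibliography}
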